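\title{Canonical copies of complete partite hypergraphs\\ in dense edge-colored hypergraphs}

\begin{abstract}
Color the edges of a $k$-partite $k$-uniform hypergraph with arbitrarily many colors. A complete $k$-partite subhypergraph is canonical if the color of each of its edges depends exactly on the vertices of the edge in a fixed set of parts. We prove that density $d$ and parts of size $(t/d)^{\gamma t^{k-1}}$, with $\gamma=(k+3)^2(k+1)^k$, force a canonical complete $k$-partite subhypergraph with $t$ vertices in each part. This answers a question from a paper of Gvozdi\'c, Hunter, Milojevi\'c and Sudakov. The proof gives a counting version with unequal part sizes, and a random construction shows that the bound is optimal up to the value of $\gamma$ for every $k\ge2$.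
\end{abstract}

\section{Introduction}

Let $k\ge1$ and $[k]=\{1,\dots,k\}$. A \emph{$k$-partite $k$-graph} $H$ consists of disjoint nonempty finite sets $V_1,\dots,V_k$, its \emph{parts}, and a set of \emph{edges} $E(H)\subseteq V_1\times\dots\times V_k$. Its \emph{density} is $|E(H)|/\prod_i|V_i|$. For integers $t_1,\dots,t_k\ge1$, a \emph{copy of $K(t_1,\dots,t_k)$} in $H$ is a choice of sets $U_i\subseteq V_i$ with $|U_i|=t_i$ and $U_1\times\dots\times U_k\subseteq E(H)$. We write $K^{(k)}(t)$ for $K(t,\dots,t)$.

A \emph{coloring} of $H$ is any map $\chi\colon E(H)\to\mathbb N$; the number of colors is not restricted. For an edge $e=(e_1,\dots,e_k)$ and $I\subseteq[k]$ put $e_I=(e_i)_{i\in I}$. A copy $U_1\times\dots\times U_k$ is \emph{canonical with set $I$} if for all its edges $e,f$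
\begin{equation}\label{eq:canonical}
\chi(e)=\chi(f)\iff e_I=f_I ,
\end{equation}
and \emph{canonical} if this holds for some $I$. The set $I=\emptyset$ gives a monochromatic copy and $I=[k]$ a rainbow copy. For $k=2$, view $H$ as a matrix with some entries missing and the others colored. A canonical copy is a full submatrix that is constant, or has constant rows of different colors, or has constant columns of different colors, or has all entries different.

None of the $2^k$ patterns can be dropped from the definition. Color the complete $k$-partite $k$-graph by giving each value of $e_I$ its own color. Every copy of $K^{(k)}(t)$ is then canonical with set $I$, and for $t\ge2$ with no other set, because $i\in I$ exactly when two edges that differ only in coordinate $i$ have different colors. It is therefore natural to ask how large the parts must be to force one of the patterns. The following question is posed in \cite{GHMS}.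

\medskip
\noindent\textbf{Question.} \emph{Is there, for every $k\ge1$, a constant $\gamma=\gamma(k)>0$ such that for all sufficiently large $t$, every coloring of a $k$-partite $k$-graph of density $d>0$ with parts of size at least $(t/d)^{\gamma t^{k-1}}$ has a canonical copy of $K^{(k)}(t)$?}
\medskip

For $k=1$ the edges are colored vertices, and we want $t$ of one color or $t$ of different colors. If there are more than $(t-1)^2$ edges, then some color occurs $t$ times or at least $t$ colors occur, so $d|V_1|>(t-1)^2$ suffices. This is sharp: use $t-1$ colors on $(t-1)^2$ vertices, each $t-1$ times. For $k=2$ the answer is known to be positive.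

The shape of the bound comes from a first-moment count. Take parts of size $N$ and keep each edge with probability about $d$. There are at most $N^{kt}$ candidate copies, each present with probability about $d^{\,t^k}$, so we expect no copy at all when $N<(1/d)^{t^{k-1}/k}$. Now color at random with $t^k-1$ colors. A rainbow copy is impossible, and every other pattern prescribes at least $t^k-t^{k-1}$ of the $t^k$ colors from the remaining ones, each at a cost of about $t^{-k}$; this kills all canonical copies until $N$ is about $t^{\,t^{k-1}}$. So parts of size $(t/d)^{ct^{k-1}}$ are necessary, and the question is whether any coloring does essentially better than this random one. None does.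

\begin{theorem}\label{thm:answer}
Let $k\ge1$, $t\ge2$ and $\gamma=(k+3)^2(k+1)^k$. Every coloring of a $k$-partite $k$-graph of density $d>0$ with parts of size at least $(t/d)^{\gamma t^{k-1}}$ has a canonical copy of $K^{(k)}(t)$.
\end{theorem}

We prove a counting statement with unequal $t_i$. Given $H$ and $\chi$, call a tuple $(x_{i,a})_{i\in[k],\,a\in[t_i]}\in\prod_iV_i^{t_i}$ \emph{$I$-canonical} if $x_{i,1},\dots,x_{i,t_i}$ are distinct for each $i$ and the sets $U_i=\{x_{i,1},\dots,x_{i,t_i}\}$ form a copy of $K(t_1,\dots,t_k)$ in $H$ that is canonical with set $I$.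

\begin{theorem}\label{thm:count}
Let $k\ge1$, $t_1,\dots,t_k\ge1$, $T=\max_it_i\ge2$ and $0<d\le1$. Put
\[
P=\prod_{i=1}^k(t_i+k),\qquad \eta=\Bigl(\frac{d}{(2T)^{k(k+3)/2}}\Bigr)^{P}.
\]
Let $H$ be a $k$-partite $k$-graph of density at least $d$ with
\begin{equation}\label{eq:size}
|V_i|\ge 8k^2T^2\,\eta^{-1/t_i}\qquad\text{for all }i\in[k].
\end{equation}
Then for every coloring of $H$ there is $I\subseteq[k]$ such that at least a proportion $\eta/4$ of all tuples in $\prod_iV_i^{t_i}$ are $I$-canonical. Condition \eqref{eq:size} holds whenever $|V_i|\ge(T/d)^{\gamma\prod_{j\ne i}t_j}$ for all $i$, where $\gamma=(k+3)^2(k+1)^k$.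
\end{theorem}

Theorem~\ref{thm:answer} is the case $t_1=\dots=t_k=t$, since a positive proportion of tuples contains at least one tuple. The next theorem makes the first-moment count precise.

\begin{theorem}\label{thm:lower}
Let $k\ge2$, $t\ge3$, $0<d\le1$, $d_*=\min(d,\tfrac12)$ and $r=t^k-1$.
\begin{enumerate}
\item[(a)] Let $y=\bigl(1/(2d_*)\bigr)^{t^{k-1}/k}\,r^{(t^{k-1}-t^{k-2})/k}$. There is a $k$-partite $k$-graph of density at least $d$ with all parts of size $\lfloor y\rfloor$, and a coloring of it with no canonical copy of $K^{(k)}(t)$. Moreover $y\ge(t/d)^{t^{k-1}/(2k)}$.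
\item[(b)] For every $N$ with $d_*N^k\ge8$ there is a $k$-partite $k$-graph with parts of size $N$ and density at least $d$, and a coloring of it, such that the proportion of tuples in $\prod_iV_i^{t}$ that are $I$-canonical for some $I$ is at most $2^{k+1}(2d_*)^{t^k}r^{-(t^k-t^{k-1})}$.
\end{enumerate}
\end{theorem}

Let $N_k(t,d)$ be the least $N$ such that every coloring of every $k$-partite $k$-graph with parts of size at least $N$ and density at least $d$ has a canonical copy of $K^{(k)}(t)$. Logarithms are natural.

\begin{corollary}\label{cor:N}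
For $k\ge2$, $t\ge3$, $0<d\le1$ and $\gamma=(k+3)^2(k+1)^k$,
\[
(t/d)^{t^{k-1}/(2k)}<N_k(t,d)\le\bigl\lceil(t/d)^{\gamma t^{k-1}}\bigr\rceil .
\]
For fixed $k\ge2$ and $t\to\infty$, uniformly in $d$,
\[
(1-o(1))\,t^{k-1}\Bigl(\tfrac1k\log\tfrac1d+\log t\Bigr)\le\log N_k(t,d)\le(1+o(1))\,t^{k-1}\Bigl(\log\tfrac1d+\tfrac{k(k+3)}2\log t\Bigr).
\]
\end{corollary}

Thus $\log N_k(t,d)$ has order $t^{k-1}\log(t/d)$. The constants in the two asymptotic bounds differ, and we do not close this gap.

The proof of Theorem~\ref{thm:count} uses only Jensen's inequality and the union bound, applied to a uniformly random complete $k$-partite configuration. Section~\ref{sec:grids} sets up this distribution, and Section~\ref{sec:small} shows the method for $k=1$ and $k=2$. The two halves of the argument are Lemmas~\ref{lem:refine} and~\ref{lem:extract}; Section~\ref{sec:iterate} combines them. Section~\ref{sec:lower} proves Theorem~\ref{thm:lower} and Corollary~\ref{cor:N}.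

\section{Random grids}\label{sec:grids}

Fix the parts $V_1,\dots,V_k$ and a set $F\subseteq V_1\times\dots\times V_k$. For a vector $s=(s_1,\dots,s_k)$ of positive integers put
\[
[s]=[s_1]\times\dots\times[s_k],\qquad \pi(s)=s_1\cdots s_k,\qquad \Omega_s=\prod_{i=1}^kV_i^{s_i}.
\]
An element $X=(x_{i,a})_{i\in[k],\,a\in[s_i]}$ of $\Omega_s$ lists $s_i$ vertices of $V_i$ for each $i$, with repetitions allowed. For $j\in[s]$ the \emph{cell} of $X$ at $j$ is the $k$-tuple $X(j)=(x_{1,j_1},\dots,x_{k,j_k})$. We call $X$ an \emph{$s$-grid of $F$} if all its cells lie in $F$. Let $\mathcal G_s(F)$ be the set of $s$-grids of $F$ and let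
\[
h_s(F)=|\mathcal G_s(F)|/|\Omega_s|
\]
be the \emph{grid density}. For $s=(1,\dots,1)$ this is the density of $F$. A grid without repeated vertices is a copy of $K(s_1,\dots,s_k)$ in $F$ with an ordering of each part.

For $X\in\Omega_s$ and $i\in[k]$, the \emph{common link} $\Phi_i(X)$ is the set of $v\in V_i$ such that $F$ contains every $k$-tuple whose $i$-th coordinate is $v$ and whose $i'$-th coordinate lies in $\{x_{i',1},\dots,x_{i',s_{i'}}\}$ for each $i'\ne i$. For $k=2$ it is the common neighborhood of the listed vertices of the other part; for $k=1$ it is $F$. It depends only on the vertices of $X$ outside part $i$, and sorting the cells by their $i$-th index gives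
\begin{equation}\label{eq:link}
X\in\mathcal G_s(F)\iff x_{i,1},\dots,x_{i,s_i}\in\Phi_i(X).
\end{equation}
If $h_s(F)>0$, a \emph{random $s$-grid of $F$} is a uniformly random element $X$ of $\mathcal G_s(F)$. It has two properties.
\begin{enumerate}
\item[(G1)] For each $i$, conditionally on the vertices outside part $i$, the vertices $x_{i,1},\dots,x_{i,s_i}$ are independent and uniform on $\Phi_i(X)$.
\item[(G2)] For any permutations $\sigma_i$ of $[s_i]$, the tuple $(x_{i,\sigma_i(a)})_{i,a}$ has the same law as $X$.
\end{enumerate}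
Indeed, by \eqref{eq:link} the conditional law in (G1) is uniform on the product $\Phi_i(X)^{s_i}$, and the relabeling in (G2) is a bijection of $\mathcal G_s(F)$. Property (G1) would fail if repeated vertices were forbidden, which is why we allow them and remove them only at the end.

Conditional independence is used through Jensen's inequality $\mathbb E[Z^m]\ge(\mathbb EZ)^m$, valid for a random variable $Z\ge0$ and an integer $m\ge1$.

\begin{lemma}\label{lem:jensen}
Let $W,z_1,\dots,z_m$ be random variables with finitely many values such that, conditionally on $W$, the variables $z_1,\dots,z_m$ are independent and identically distributed. For any set $B$ of pairs,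
\[
\mathbb P\bigl((W,z_l)\in B\text{ for all }l\in[m]\bigr)\ge\mathbb P\bigl((W,z_1)\in B\bigr)^m .
\]
\end{lemma}

\begin{proof}
Let $Z=\mathbb P((W,z_1)\in B\mid W)$. The left side is $\mathbb E[Z^m]$ and the right side is $(\mathbb EZ)^m$.
\end{proof}

\begin{lemma}\label{lem:count}
If $F$ has density $\delta$, then $h_s(F)\ge\delta^{\pi(s)}$.
\end{lemma}

\begin{proof}
Let $X$ be uniform on $\Omega_s$. For $0\le m\le k$ let $C_m$ be the event that $X(j)\in F$ for all $j\in[s_1]\times\dots\times[s_m]\times\{1\}^{k-m}$. Then $\mathbb P(C_0)=\delta$ and $\mathbb P(C_k)=h_s(F)$. Let $W$ consist of the vertices outside part $m$. The event $C_{m-1}$ has the form $(W,x_{m,1})\in B$, and $C_m$ is the event that $(W,x_{m,l})\in B$ for all $l\in[s_m]$. Lemma~\ref{lem:jensen} gives $\mathbb P(C_m)\ge\mathbb P(C_{m-1})^{s_m}$ for $m=1,\dots,k$.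
\end{proof}

By (G1), two vertices of part $i$ in a random grid coincide with conditional probability $1/|\Phi_i(X)|$, so we need to know that links are rarely small.

\begin{lemma}\label{lem:links}
Let $h_s(F)>0$, let $X$ be a random $s$-grid of $F$, and let $\beta>0$. Then $\mathbb P(|\Phi_i(X)|<\beta|V_i|)\le\beta^{s_i}/h_s(F)$.
\end{lemma}

\begin{proof}
To build a grid with $|\Phi_i(X)|<\beta|V_i|$, choose the vertices outside part $i$ in at most $\prod_{i'\ne i}|V_{i'}|^{s_{i'}}$ ways and then, by \eqref{eq:link}, those in part $i$ in at most $(\beta|V_i|)^{s_i}$ ways. The product is $\beta^{s_i}|\Omega_s|$; divide by $|\mathcal G_s(F)|=h_s(F)|\Omega_s|$.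
\end{proof}

\section{Collisions, and the method for $k=1$ and $k=2$}\label{sec:small}

Fix $H$ and a coloring $\chi$. The two implications in \eqref{eq:canonical} are handled by different means. The implication $\Leftarrow$ will hold on a whole set of edges: call $F\subseteq E(H)$ \emph{$I$-determined} if $e,f\in F$ and $e_I=f_I$ imply $\chi(e)=\chi(f)$. The set $E(H)$ is $[k]$-determined, and $\emptyset$-determined means monochromatic. The implication $\Rightarrow$ forbids unwanted coincidences of colors, and we measure these on a random grid.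

Let $F\subseteq E(H)$, let all $s_i\ge2$, let $h_s(F)>0$, and let $J\subsetneq[k]$. For $j\in[s]$ let $j^J\in[s]$ have coordinates $j_i$ for $i\in J$ and $s_i$ for $i\notin J$. With $\mathbf 1=(1,\dots,1)$ and $X$ a random $s$-grid of $F$, the \emph{collision probability} is
\[
p_J(F,s)=\mathbb P\bigl(\chi(X(\mathbf 1))=\chi(X(\mathbf 1^J))\bigr).
\]
Since $s_i\ge2$, the index vectors $\mathbf 1$ and $\mathbf 1^J$ agree exactly in the coordinates of $J$. If $j,j'\in[s]$ is any pair of index vectors that agree exactly on $J$, choose permutations $\sigma_i$ of $[s_i]$ with $\sigma_i(1)=j_i$ and, for $i\notin J$, $\sigma_i(s_i)=j'_i$. Then (G2) gives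
\begin{equation}\label{eq:sym}
\mathbb P\bigl(\chi(X(j))=\chi(X(j'))\bigr)=p_J(F,s).
\end{equation}

The proof is a dichotomy for an $I$-determined set $F$. If $p_J$ is below a threshold polynomial in $1/T$ for every $J\subsetneq I$, then a union bound over pairs of cells shows that a random grid has no unwanted collision. If some $p_J$ is above the threshold, we pass to a $J$-determined subset of $F$ and repeat. Starting from $I=[k]$, there are at most $k$ such passes. The $J$-determined subsets are obtained by comparing with a fixed \emph{pivot} $r\in\prod_{i\notin J}V_i$. Let $(e_J,r)$ be the $k$-tuple with coordinates $e_i$ for $i\in J$ and $r_i$ for $i\notin J$, and put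
\begin{equation}\label{eq:pivot}
F_r=\{e\in F:\ (e_J,r)\in F\text{ and }\chi(e)=\chi((e_J,r))\}.
\end{equation}
This set is $J$-determined: if $e,f\in F_r$ and $e_J=f_J$, then $\chi(e)=\chi((e_J,r))=\chi((f_J,r))=\chi(f)$.

\begin{example}[$k=1$]
Let $F=E(H)\subseteq V_1$ have density $d$, with $|V_1|\ge4t^3/d$. A random grid is a sequence of independent uniform elements of $F$. If color $c$ occupies a fraction $a_c$ of $F$, then $p_\emptyset=\sum_ca_c^2\le\max_ca_c$. Suppose $p_\emptyset<1/(4t^2)$. Then $t$ random elements have a repeated color with probability less than $\binom t2/(4t^2)<1/8$, so a rainbow $t$-set exists. Suppose $p_\emptyset\ge1/(4t^2)$. Then some color class, which is $F_r$ for any $r$ of that color, has at least $d|V_1|/(4t^2)\ge t$ elements. The bound $4t^3/d$ is weaker than the pigeonhole bound, but it is polynomial in $t/d$, which is all the Question asks.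
\end{example}

For $k\ge2$ the second half of this argument meets a real difficulty. Suppose that $p_J(F,s)\ge\rho$ and put $h=h_s(F)$. A uniform $X\in\Omega_s$ is, with probability at least $\rho h$, a grid in which the cells at $\mathbf 1$ and $\mathbf 1^J$ collide, and then $X(\mathbf 1)\in F_r$ for $r=(x_{i,s_i})_{i\notin J}$. As $X(\mathbf 1)$ is uniform and independent of $r$, some $F_r$ has density at least $\rho h$. To continue we need grids of $F_r$, and Lemma~\ref{lem:count} gives only $h_s(F_r)\ge(\rho h)^{\pi(s)}$. Initially we know only $h\ge d^{\pi(s)}$, so a single pass leads to $d^{\pi(s)^2}$, with exponent of order $t^{2k}$ where Theorem~\ref{thm:count} needs $t^k$. The loss occurs because density is a poor measure of the number of grids. If $F=W_1\times\dots\times W_k$ with $|W_i|=\varepsilon|V_i|$, then $h_s(F)=\varepsilon^{s_1+\dots+s_k}$, whereas Lemma~\ref{lem:count} yields $\varepsilon^{k\pi(s)}$.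

The remedy is never to return to densities. We run the proof of Lemma~\ref{lem:count} under the law of the random grid, which (G1) permits. Then only $\rho$ is raised to the power $\pi(s)$, and $h$ enters to the first power.

\begin{example}[$k=2$, $s=(3,3)$, $J=\{1\}$]\label{ex:k2}
Let $F$ be a bipartite graph and let $(x_1,x_2,x_3;y_1,y_2,y_3)$ be a random grid, so that all nine pairs $x_ay_b$ are edges of $F$. Suppose that $\chi(x_1y_1)=\chi(x_1y_3)$ with probability at least $\rho$. Consider the following three events, where equal letters mark cells required to have the same color, the colors $a$ and $b$ need not differ, and a dot imposes nothing.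
\[
A_0:\ \begin{array}{c|cc|c}
&y_1&y_2&y_3\\ \hline
x_1&a&\cdot&a\\
x_2&\cdot&\cdot&\cdot\\ \hline
x_3&\cdot&\cdot&\cdot
\end{array}
\qquad
A_1:\ \begin{array}{c|cc|c}
&y_1&y_2&y_3\\ \hline
x_1&a&\cdot&a\\
x_2&b&\cdot&b\\ \hline
x_3&\cdot&\cdot&\cdot
\end{array}
\qquad
A_2:\ \begin{array}{c|cc|c}
&y_1&y_2&y_3\\ \hline
x_1&a&a&a\\
x_2&b&b&b\\ \hline
x_3&\cdot&\cdot&\cdot
\end{array}
\]
Condition on $y_1,y_2,y_3$. Then $x_1,x_2$ are independent and uniform on the common neighborhood of the $y$'s. If $Z$ is the fraction of $x$ in it with $\chi(xy_1)=\chi(xy_3)$, then $\mathbb EZ=\mathbb P(A_0)\ge\rho$ and $\mathbb P(A_1)=\mathbb E[Z^2]\ge\rho^2$. Now condition on $x_1,x_2,x_3$ and $y_3$. Then $y_1,y_2$ are independent and uniform on the common neighborhood of the $x$'s. If $Z'$ is the fraction of $y$ in it with $\chi(x_1y)=\chi(x_1y_3)$ and $\chi(x_2y)=\chi(x_2y_3)$, then $\mathbb EZ'=\mathbb P(A_1)$ and $\mathbb P(A_2)=\mathbb E[Z'^2]\ge\rho^4$. On $A_2$ all four cells of the upper left block lie in $F_r$ for the pivot $r=y_3$. There are at least $\rho^4h_{(3,3)}(F)\,|V_1|^3|V_2|^3$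 grids in $A_2$, so for some choice of $(x_3,y_3)$ at least $\rho^4h_{(3,3)}(F)\,|V_1|^2|V_2|^2$ blocks occur. Hence $h_{(2,2)}(F_r)\ge\rho^4h_{(3,3)}(F)$ for some $r$, and in $F_r$ the color of $xy$ depends only on $x$. The price is a factor $\rho^4$ and one vertex from each part.
\end{example}

\section{Many collisions: a smaller determining set}\label{sec:refine}

The general statement repeats Example~\ref{ex:k2} with one application of Lemma~\ref{lem:jensen} for each part.

\begin{lemma}\label{lem:refine}
Let $F\subseteq E(H)$, let all $s_i\ge2$, let $h_s(F)>0$, let $J\subsetneq[k]$, and suppose that $p_J(F,s)\ge\rho>0$. Put $s'=(s_1-1,\dots,s_k-1)$. Then there is a $J$-determined set $F'\subseteq F$ with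
\[
h_{s'}(F')\ge\rho^{\pi(s')}\,h_s(F).
\]
\end{lemma}

\begin{proof}
Let $X$ be a random $s$-grid of $F$. For $0\le m\le k$ let $A_m$ be the event
\[
\chi(X(j))=\chi(X(j^J))\quad\text{for all }j\in[s'_1]\times\dots\times[s'_m]\times\{1\}^{k-m}.
\]
Then $\mathbb P(A_0)=p_J(F,s)\ge\rho$. We claim that $\mathbb P(A_m)\ge\mathbb P(A_{m-1})^{s'_m}$ for $1\le m\le k$.

Let $W$ consist of all vertices outside part $m$ together with $x_{m,s_m}$. By (G1), conditionally on $W$ the vertices $x_{m,1},\dots,x_{m,s'_m}$ are independent and uniform on $\Phi_m(X)$; the last vertex $x_{m,s_m}$ may be added to the conditioning because it is independent of them given the other parts. Every $j$ that occurs in $A_{m-1}$ has $j_m=1$, and the $m$-th coordinate of $j^J$ is $1$ if $m\in J$ and $s_m$ otherwise. So $A_{m-1}$ involves only the vertices $x_{m,1}$ and $x_{m,s_m}$ of part $m$, and these are different positions since $s_m\ge2$. Hence $A_{m-1}$ has the form $(W,x_{m,1})\in B$. For $l\in[s'_m]$, the conditions in $A_m$ with $j_m=l$ are those of $A_{m-1}$ with $x_{m,1}$ replaced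 by $x_{m,l}$: the $m$-th coordinate of $j^J$ is now $l$ if $m\in J$ and still $s_m$ otherwise. Thus $A_m$ is the event that $(W,x_{m,l})\in B$ for all $l\in[s'_m]$, and Lemma~\ref{lem:jensen} gives the claim.

It follows that $\mathbb P(A_k)\ge\rho^{\pi(s')}$. Let $X\in\mathcal G_s(F)$ satisfy $A_k$, let $r=(x_{i,s_i})_{i\notin J}$, and let $X'\in\Omega_{s'}$ be obtained from $X$ by deleting $x_{1,s_1},\dots,x_{k,s_k}$. For $j\in[s']$ and $e=X(j)$ we have $(e_J,r)=X(j^J)\in F$ and $\chi(e)=\chi((e_J,r))$, so $e\in F_r$ with $F_r$ as in \eqref{eq:pivot}. Therefore $X'\in\mathcal G_{s'}(F_r)$. Since $X$ is determined by $X'$ and the deleted vertices,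
\[
\rho^{\pi(s')}h_s(F)\,|\Omega_s|\le\Bigl(\prod_i|V_i|\Bigr)\max_r|\mathcal G_{s'}(F_r)|=|\Omega_s|\max_rh_{s'}(F_r),
\]
where we used $|\Omega_s|=|\Omega_{s'}|\prod_i|V_i|$. Take $F'=F_r$ for a maximizing $r$.
\end{proof}

The lemma needs no lower bound on the part sizes and no structure on $F$. Only the vertices $x_{i,s_i}$ with $i\notin J$ serve as the pivot; the others are deleted to keep the notation uniform.

\section{Few collisions: canonical copies}\label{sec:extract}

Fix $t_1,\dots,t_k\ge1$ and $T=\max_it_i$. The thresholds are dictated by the union bound: the number of pairs of cells that could collide along $J$, times the threshold, summed over $J$, must be a small constant. For $J\subsetneq I\subseteq[k]$ put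
\begin{equation}\label{eq:rho}
\rho(I,J)=2^{-|I|-1}\Bigl(\prod_{i\in J}t_i\prod_{i\in I\setminus J}t_i^2\Bigr)^{-1}\ge2^{-(|I|+1)}\,T^{-(2|I|-|J|)},
\end{equation}
where the exponent of $T$ is $|J|+2(|I|-|J|)$.

\begin{lemma}\label{lem:extract}
Let $0<\eta\le1$ and suppose that $|V_i|\ge8k^2T^2\eta^{-1/t_i}$ for all $i$. Let $F\subseteq E(H)$ be $I$-determined, and let $s$ satisfy $s_i\ge t_i$ for all $i$ and $h_s(F)\ge\eta$. If $I\ne\emptyset$, suppose also that all $s_i\ge2$ and that $p_J(F,s)<\rho(I,J)$ for all $J\subsetneq I$. Then at least a proportion $\eta/4$ of all tuples in $\prod_iV_i^{t_i}$ are $I$-canonical.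
\end{lemma}

\begin{proof}
Let $X$ be a random $s$-grid of $F$ and let $\beta_i=(\eta/4k)^{1/s_i}$. We define three bad events, each of probability at most $\frac14$.

\emph{Small links.} Let $B_1$ be the event that $|\Phi_i(X)|<\beta_i|V_i|$ for some $i$. By Lemma~\ref{lem:links},
\[
\mathbb P(B_1)\le\sum_{i=1}^k\frac{\beta_i^{s_i}}{h_s(F)}\le k\cdot\frac{\eta}{4k}\cdot\frac1\eta=\frac14 .
\]

\emph{Repeated vertices.} Let $B_2$ be the event that $B_1$ fails and $x_{i,a}=x_{i,b}$ for some $i$ and some $a<b\le t_i$. Fix $i,a,b$. The event $|\Phi_i(X)|\ge\beta_i|V_i|$ is determined by the vertices outside part $i$, and given these, $x_{i,a}=x_{i,b}$ has probability $1/|\Phi_i(X)|$ by (G1). So both events occur with probability at most $1/(\beta_i|V_i|)$. Since $1\le t_i\le s_i$ and $\eta\le1$, we have $\beta_i^{-1}=(4k)^{1/s_i}\eta^{-1/s_i}\le4k\,\eta^{-1/t_i}$, and the size hypothesis gives $\beta_i|V_i|\ge2kT^2$. There are at most $t_i^2/2$ pairs $a<b$, so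
\[
\mathbb P(B_2)\le\sum_{i=1}^k\frac{t_i^2}{2}\cdot\frac1{2kT^2}\le\frac14 .
\]

\emph{Collisions.} For $u\in\prod_{i\in I}[t_i]$ let $c(u)=\chi(X(j))$, where $j\in[s]$ is any index vector with $j_I=u$. This does not depend on the choice of $j$: two choices give cells of $F$ that agree on $I$, and $F$ is $I$-determined. Let $B_3$ be the event that $c(u)=c(u')$ for some $u\ne u'$. If $I=\emptyset$ there is only one $u$ and $B_3$ is impossible. Otherwise fix $u\ne u'$ and let $J=\{i\in I:u_i=u'_i\}\subsetneq I$. Extend $u$ by $1$ and $u'$ by $s_i$ in the coordinates $i\notin I$. As $s_i\ge2$, the extended vectors agree exactly on $J$, so \eqref{eq:sym} gives $\mathbb P(c(u)=c(u'))=p_J(F,s)<\rho(I,J)$. The number of unordered pairs $\{u,u'\}$ with agreement set $J$ is $\frac12\prod_{i\in J}t_i\prod_{i\in I\setminus J}t_i(t_i-1)$, which is at most $\frac12\,2^{-|I|-1}/\rho(I,J)$ by \eqref{eq:rho}. There are fewer than $2^{|I|}$ sets $J$, so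
\[
\mathbb P(B_3)\le2^{|I|}\cdot\tfrac12\cdot2^{-|I|-1}=\tfrac14 .
\]

With probability at least $\frac14$ none of $B_1,B_2,B_3$ occurs. In that case the sets $U_i=\{x_{i,1},\dots,x_{i,t_i}\}$ have size $t_i$, and $U_1\times\dots\times U_k\subseteq F\subseteq E(H)$. Let $e=X(j)$ and $f=X(j')$ be edges of this copy, with $j_i,j'_i\le t_i$. If $e_I=f_I$, then $\chi(e)=\chi(f)$ because $F$ is $I$-determined. If $e_I\ne f_I$, then $j_I\ne j'_I$, and $\chi(e)=c(j_I)\ne c(j'_I)=\chi(f)$ because $B_3$ fails. So the truncation $(x_{i,a})_{a\le t_i}$ of $X$ is $I$-canonical.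

Thus at least $\frac14h_s(F)|\Omega_s|\ge\frac\eta4|\Omega_s|$ elements of $\Omega_s$ have an $I$-canonical truncation. All fibers of the truncation map $\Omega_s\to\prod_iV_i^{t_i}$ have the same size, so the proportion of $I$-canonical tuples is at least $\eta/4$.
\end{proof}

\begin{remark}
Two points of this proof decide the final bound. First, two cells of the copy that differ on $I$ may agree in some coordinates outside $I$, and we have no information on $p_{J'}$ for $J'\not\subseteq I$. Because $F$ is $I$-determined, the coordinates outside $I$ can be moved apart without changing the colors, so only the sets $J\subsetneq I$ have to be tested. Second, the part sizes enter only through $B_2$. The direct bound $\mathbb P(x_{i,1}=x_{i,2})\le1/(|V_i|\,h_s(F))$, from counting elements of $\Omega_s$ with $x_{i,1}=x_{i,2}$, would require $|V_i|>1/\eta$. Lemma~\ref{lem:links} replaces $1/\eta$ by $\eta^{-1/t_i}$, and this root turns the exponent $t^k$ in $\eta$ into the exponent $t^{k-1}$ in the part size.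
\end{remark}

\section{Proof of Theorem~\ref{thm:count}}\label{sec:iterate}

Each application of Lemma~\ref{lem:refine} uses up one vertex per part, and there are at most $k$ applications. We therefore start with $k$ spare vertices in each part: for $0\le q\le k$ let $s^{(q)}=(t_1+k-q,\dots,t_k+k-q)$. Then $\pi(s^{(q)})\le\pi(s^{(0)})=P$.

\medskip
\noindent\emph{The iteration.} We construct sets $F_q\subseteq E(H)$ and $I_q\subseteq[k]$ such that $F_q$ is $I_q$-determined, $|I_q|\le k-q$, and $h_q:=h_{s^{(q)}}(F_q)>0$. Let $F_0=E(H)$ and $I_0=[k]$. Lemma~\ref{lem:count} gives $h_0\ge d^P$; this is the only use of the density. Suppose that $F_q$ and $I_q$ are given. If $I_q=\emptyset$, stop. Otherwise $q\le k-1$, so $s^{(q)}_i\ge t_i+1\ge2$ for all $i$ and the probabilities $p_J(F_q,s^{(q)})$ are defined. If $p_J(F_q,s^{(q)})<\rho(I_q,J)$ for all $J\subsetneq I_q$, stop. Otherwise pick $J\subsetneq I_q$ with $p_J(F_q,s^{(q)})\ge\rho(I_q,J)$, put $I_{q+1}=J$, and let $F_{q+1}$ be the $J$-determined set given by Lemma~\ref{lem:refine}. Then $|I_{q+1}|\le k-q-1$,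 and since $\rho(I_q,J)\le1$ and $\pi(s^{(q+1)})\le P$,
\[
h_{q+1}\ge\rho(I_q,I_{q+1})^{P}\,h_q>0 .
\]
The process stops at some stage $q\le k$, because $|I_q|\le k-q$.

\medskip
\noindent\emph{The total loss.} The numbers $|I_0|>|I_1|>\dots>|I_{q-1}|$ are distinct elements of $[k]$, so their sum is at most $k(k+1)/2$. Using $q\le k$ in the first sum and telescoping in the second,
\begin{align*}
\sum_{p<q}(|I_p|+1)&\le\frac{k(k+1)}2+k=\frac{k(k+3)}2,\\
\sum_{p<q}(2|I_p|-|I_{p+1}|)&=\sum_{p<q}|I_p|+\bigl(|I_0|-|I_q|\bigr)\le\frac{k(k+3)}2 .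
\end{align*}
By \eqref{eq:rho}, $\prod_{p<q}\rho(I_p,I_{p+1})\ge(2T)^{-k(k+3)/2}$, and hence
\[
h_q\ge d^P\prod_{p<q}\rho(I_p,I_{p+1})^P\ge\eta .
\]

\medskip
\noindent\emph{Conclusion.} At the final stage $F_q$ is $I_q$-determined, $s^{(q)}_i\ge t_i$, and $h_q\ge\eta$; if $I_q\ne\emptyset$, then all $s^{(q)}_i\ge2$ and all collision probabilities are below their thresholds. With \eqref{eq:size}, these are the hypotheses of Lemma~\ref{lem:extract}, which gives the first assertion with $I=I_q$.

\medskip
\noindent\emph{The explicit size condition.} Let $Q_i=\prod_{j\ne i}t_j\ge1$. Since $t_j+k\le(k+1)t_j$ for every $j$, we have $P/t_i\le(k+1)^kQ_i$. The hypothesis $T\ge2$ is used here, to absorb constants into powers of $T$: it gives $(2T)^{k(k+3)/2}\le T^{k(k+3)}$ and, with $k\le2^{k-1}$, also $8k^2T^2\le2^{2k+1}T^2\le T^{2k+3}$. As $d\le1$,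
\[
8k^2T^2\eta^{-1/t_i}\le T^{2k+3}\Bigl(\frac{T^{k(k+3)}}d\Bigr)^{(k+1)^kQ_i}\le\Bigl(\frac Td\Bigr)^{(k^2+5k+3)(k+1)^kQ_i}\le\Bigl(\frac Td\Bigr)^{\gamma Q_i},
\]
because $k^2+5k+3\le(k+3)^2$. This proves Theorem~\ref{thm:count}, and with it Theorem~\ref{thm:answer}. \qed

\section{Random colorings and the size of $N_k(t,d)$}\label{sec:lower}

We use Markov's inequality $\mathbb P(Z\ge a)\le\mathbb EZ/a$ for $Z\ge0$ and $a>0$, and Chebyshev's inequality $\mathbb P(|Z-\mathbb EZ|\ge a)\le\operatorname{Var}(Z)/a^2$.

\begin{proof}[Proof of Theorem~\ref{thm:lower}]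
Let $N\ge1$ satisfy $d_*N^k\ge8$ and take parts of size $N$. Include each $k$-tuple as an edge independently with probability $2d_*$, and color the edges independently and uniformly with $r=t^k-1$ colors. We aim at twice the required density, capped at $1$, to leave room for fluctuation. The number $r$ is the largest number of colors that excludes rainbow copies, and more colors make every other pattern less likely.

\emph{Density.} If $d_*=\frac12$, then $H$ is complete and has density $1\ge d$. Otherwise $d_*=d$, and $|E(H)|$ is binomial with mean $2dN^k$ and variance at most $2dN^k$. By Chebyshev's inequality with $a=dN^k$,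
\[
\mathbb P\bigl(|E(H)|<dN^k\bigr)\le\frac{2dN^k}{(dN^k)^2}=\frac2{dN^k}\le\frac14 .
\]

\emph{One potential copy.} Fix $t$-sets $U_i\subseteq V_i$. All $t^k$ edges are present with probability $(2d_*)^{t^k}$; condition on this. The set $I=[k]$ requires $t^k>r$ distinct colors and cannot occur. For $I\subsetneq[k]$, a coloring canonical with set $I$ is a function of $e_I$, which takes $t^{|I|}\le t^{k-1}$ values, so at most $r^{t^{k-1}}$ of the $r^{t^k}$ equally likely colorings qualify. Summing over at most $2^k$ sets $I$, the copy is present and canonical with probability at most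
\[
\mu=2^k(2d_*)^{t^k}r^{-(t^k-t^{k-1})}.
\]

\emph{Part (b).} A tuple with a repeated vertex is never $I$-canonical, and any other tuple is $I$-canonical for some $I$ with probability at most $\mu$. So the expected proportion is at most $\mu$, and by Markov's inequality it exceeds $2\mu$ with probability at most $\frac12$. Since $\frac12+\frac14<1$, some outcome has density at least $d$ and proportion at most $2\mu$.

\emph{Part (a), existence.} The number $y$ is chosen so that
\begin{equation}\label{eq:y}
y^k=(2d_*)^{-t^{k-1}}r^{\,t^{k-1}-t^{k-2}},\qquad y^{kt}=(2d_*)^{-t^k}r^{\,t^k-t^{k-1}}=2^k/\mu .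
\end{equation}
Let $N=\lfloor y\rfloor$. We first check that $d_*N^k\ge8$. Since $2d_*\le1\le r$, we have $y\ge1$ and so $N\ge y/2$; also $d_*(2d_*)^{-t^{k-1}}=\frac12(2d_*)^{1-t^{k-1}}\ge\frac12$. Next, $r\ge3^k-1\ge2^{k+1}$ for $k\ge2$: equality holds for $k=2$, and $3^{k+1}-1\ge2(3^k-1)$. Finally $t^{k-1}-t^{k-2}=t^{k-2}(t-1)\ge2$. Together,
\[
d_*N^k\ge2^{-k}d_*y^k\ge2^{-k-1}r^{\,t^{k-2}(t-1)}\ge2^{-k-1}\bigl(2^{k+1}\bigr)^2=2^{k+1}\ge8 .
\]
So the construction applies. By \eqref{eq:y}, the expected number of canonical copies is at most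
\[
\binom Nt^k\mu\le\frac{y^{kt}}{(t!)^k}\,\mu=\Bigl(\frac2{t!}\Bigr)^k\le\frac19,
\]
where the last step uses $t\ge3$ and $k\ge2$; for $t=2$ the bound would be $1$, which is useless. A canonical copy therefore exists with probability at most $\frac19$. Since $\frac14+\frac19<1$, some outcome has density at least $d$ and no canonical copy.

\emph{Part (a), size of $y$.} Write $y=\bigl(\frac1{2d_*}r^{1-1/t}\bigr)^{t^{k-1}/k}$. It suffices to show that the base is at least $(t/d)^{1/2}$. We have $r\ge t^2-1$, which for $t\ge3$ is at least $8$ and at least $2t$. Hence $r^4\ge8(2t)^3=64t^3$, that is, $r^{2/3}\ge2t^{1/2}$. Since $1-1/t\ge\frac23$ and $d_*\le d\le1$,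
\[
\frac1{2d_*}\,r^{1-1/t}\ge\frac1{2d}\cdot2t^{1/2}\ge\Bigl(\frac td\Bigr)^{1/2}.\qedhere
\]
\end{proof}

\begin{remark}
Part (b) shows that the proportion in Theorem~\ref{thm:count} has the right order in the exponent. For $t_1=\dots=t_k=t$, the last display of Section~\ref{sec:iterate} gives $\eta\ge(d/t)^{\gamma t^k}$, while by \eqref{eq:y} and part (a) the bound in (b) equals $2^{2k+1}/(2^ky^{kt})=2^{k+1}y^{-kt}\le2^{k+1}(d/t)^{t^k/2}$.
\end{remark}

\begin{proof}[Proof of Corollary~\ref{cor:N}]
Theorem~\ref{thm:count} with all $t_i=t$ gives $N_k(t,d)\le\lceil(t/d)^{\gamma t^{k-1}}\rceil$. The example in Theorem~\ref{thm:lower}(a) has all parts of size $\lfloor y\rfloor$, so no $N\le\lfloor y\rfloor$ has the defining property, and $N_k(t,d)\ge\lfloor y\rfloor+1>y\ge(t/d)^{t^{k-1}/(2k)}$.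

For the asymptotic bounds put $L=\log\frac1d\ge0$. Since $\log\frac1{2d_*}\ge L-\log2$,
\[
\log N_k(t,d)>\log y\ge t^{k-1}\Bigl(\frac Lk+a_t\log t\Bigr),\qquad a_t=\frac{(1-\frac1t)\log(t^k-1)-\log2}{k\log t}.
\]
Here $a_t$ does not depend on $d$, $a_t\le1$, and $a_t\to1$. As $L\ge0$, the right side is at least $a_t\,t^{k-1}(\frac Lk+\log t)$.

For the upper bound use \eqref{eq:size} itself. With $c=k(k+3)/2$ it reads $|V_i|\ge M$, where $M=8k^2t^2\bigl((2t)^c/d\bigr)^{(t+k)^k/t}$, so $N_k(t,d)\le\lceil M\rceil\le2M$. Since $(t+k)^k/t=(1+\frac kt)^kt^{k-1}$,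
\[
\log N_k(t,d)\le\log(16k^2t^2)+\Bigl(1+\frac kt\Bigr)^kt^{k-1}\bigl(L+c\log(2t)\bigr)\le b_t\,t^{k-1}(L+c\log t)
\]
with
\[
b_t=\frac{\log(16k^2t^2)}{c\,t^{k-1}\log t}+\Bigl(1+\frac kt\Bigr)^k\frac{\log(2t)}{\log t}.
\]
Again $b_t$ does not depend on $d$. The second term tends to $1$, and the first tends to $0$ because $k\ge2$.
\end{proof}

\begin{thebibliography}{9}

\bibitem{GHMS}
Strahinja Gvozdi\'c, Zach Hunter, Aleksa Milojevi\'c, Benny Sudakov,
\emph{Sharp bounds for off-diagonal and tripartite canonical Ramsey numbers},
arXiv:2610.03358 (2026).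

\end{thebibliography}
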